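# Constant terms of nilpotent Kac polynomials and a Borcherds algebra

## Graded dimensions of $\mathfrak g_Q^{nil}$ as constant terms

**Theorem A.** For every finite quiver $Q$ (loops and multiple arrows allowed) and every nonzero dimension vector $\mathbf d$,
$$\dim \mathfrak g_Q^{nil}[\mathbf d]=A^{nil}_{\mathbf d}(0).$$

On the right we count representations over $\mathbb F_q$, obtain a polynomial in $q$, and set $q=0$, which is not the size of any field. On the left is a graded piece of a complex Lie algebra given by explicit generators and relations. The theorem says that the two numbers agree, and it answers a problem whose source is Lydia Gösmann, "A nilpotent version of the first Kac conjecture", arXiv:2610.37207 (2026). Here are the two sides.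

Write $\mathbb N=\mathbb Z_{\ge0}$. Let $Q$ have vertices $1,\dots,n$. A dimension vector is an element of $\mathbb N^n$, and $\mathbf s_i$ is the vector that is $1$ at $i$ and $0$ elsewhere.

**Definition (forms, support).** The Euler form is $\langle \mathbf d,\mathbf e\rangle=\sum_i d_ie_i-\sum_{a:i\to j}d_ie_j$, the sum running over all arrows, and $(\mathbf d,\mathbf e)=\langle\mathbf d,\mathbf e\rangle+\langle\mathbf e,\mathbf d\rangle$. The support $\operatorname{supp}\mathbf d$ is the full subquiver on the vertices $i$ with $d_i\ne0$.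

Thus $\langle\mathbf d,\mathbf s_i\rangle=d_i-\sum_{a:j\to i}d_j$ and $\langle\mathbf s_i,\mathbf d\rangle=d_i-\sum_{a:i\to j}d_j$. For a vertex with $g$ loops, $\langle\mathbf s_i,\mathbf s_i\rangle=1-g$.

**Definition (nilpotent representation).** A representation is nilpotent if every sufficiently long path of $Q$ acts by zero.

For one vertex with two loops it is not enough that each loop acts nilpotently: the matrices $E_{12}$ and $E_{21}$ are nilpotent, but no power of $E_{12}E_{21}=E_{11}$ vanishes. If $Q$ is acyclic, every representation is nilpotent.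

**Definition (nilpotent Kac polynomial).** A representation over $\mathbb F_q$ is absolutely indecomposable if it stays indecomposable over the algebraic closure. For $\mathbf d\neq 0$, the number of isomorphism classes of absolutely indecomposable nilpotent representations of dimension $\mathbf d$ over $\mathbb F_q$ is given by a polynomial $A_{\mathbf d}^{nil}(q)\in\mathbb Z[q]$ (Bozec–Schiffmann–Vasserot).

To see the role of "absolutely", take two vertices with two parallel arrows acting on $\mathbb F_q^2\to\mathbb F_q^2$ by the identity and by the companion matrix of an irreducible quadratic polynomial. The representation is indecomposable over $\mathbb F_q$ and splits over $\mathbb F_{q^2}$, where the matrix becomes diagonalizable.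

**Definition (nilpotent Kac–Moody algebra).** Let $I$ be the set of those $\mathbf s_i$ for which $i$ has no loops; we also write $i\in I$. Let $P$ be the set of nonzero $\mathbf d$ such that $\operatorname{supp}\mathbf d$ is strongly connected (any two vertices are joined by directed paths both ways; a single vertex qualifies) and $\langle\mathbf d,\mathbf s_i\rangle\le0$, $\langle\mathbf s_i,\mathbf d\rangle\le0$ for all $1\le i\le n$. Then $\mathfrak g^{nil}_Q$ is the complex Lie algebra with generators $e_{\mathbf s_i}$ ($\mathbf s_i\in I$) and $e_{\mathbf d}$ ($\mathbf d\in P$), and relations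

- $[e_{\mathbf f},e_{\mathbf g}]=0$ for every pair of generators with $(\mathbf f,\mathbf g)=0$;
- $(\operatorname{ad}e_{\mathbf s_i})^{1-(\mathbf s_i,\mathbf f)}e_{\mathbf f}=0$ for $\mathbf s_i\in I$ and every generator $e_{\mathbf f}$ with $\mathbf f\ne\mathbf s_i$.

It is graded by $\deg e_{\mathbf d}=\mathbf d$, and $\mathfrak g_Q^{nil}[\mathbf d]$ is the degree-$\mathbf d$ component. It is the positive part of a Borcherds algebra with Cartan matrix $c_{\mathbf d,\mathbf e}=(\mathbf d,\mathbf e)$.

We have $P\cap I=\emptyset$, since $\langle\mathbf s_i,\mathbf s_i\rangle=1$ for $i\in I$. For $f\in P$ we have $(f,\mathbf s_i)\le0$ for all $i$, hence for $f,g\in P$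
$$(f,g)=\sum_i g_i\,(f,\mathbf s_i)\le0 .$$
So the Cartan matrix is symmetric and integral, with off-diagonal entries $\le0$ and diagonal entries $2$ (for $I$) or $\le 0$ (for $P$).

## Small quivers by hand

*One loop-free vertex.* $P=\emptyset$, and $\mathfrak g^{nil}_Q=\mathbb C e_{\mathbf s_1}$. On the other side $A_1^{nil}=1$ and $A^{nil}_m=0$ for $m\ge2$.

*One vertex, one loop.* Here $\langle d,1\rangle=0$, so $P=\{1,2,3,\dots\}$ and $(d,e)=0$ always. The algebra is abelian with one basis vector in each degree. The nilpotent indecomposables are the Jordan blocks, one for each size, so $A^{nil}_d=1$.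

*One vertex, $g\ge2$ loops.* Again $P=\{1,2,3,\dots\}$, but $(d,e)=2(1-g)de<0$, so there are no relations: the algebra is free on one generator in each degree. In degree $2$ only $e_2$ survives (as $[e_1,e_1]=0$), so the dimension is $1$. On the counting side, a nilpotent representation of dimension $2$ has a common kernel vector, so in a suitable basis the loops act by $c_1E_{12},\dots,c_gE_{12}$. It is indecomposable, and then absolutely so, exactly when $c\ne0$; isomorphism means rescaling $c$. Hence $A_2^{nil}(q)=\frac{q^g-1}{q-1}=1+q+\dots+q^{g-1}$, with constant term $1$.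

*The oriented 2-cycle.* Let $\delta=(1,1)$. Then $P=\{k\delta:k\ge1\}$, $(\mathbf s_1,\mathbf s_2)=-2$ and $(\delta,\cdot)=0$. The $e_{k\delta}$ commute with all generators, so $\mathfrak g^{nil}_Q$ is the product of the positive part of the Kac–Moody algebra of type $A_1^{(1)}$ and an abelian algebra with basis $(e_{k\delta})$. The first factor has dimension $1$ in degrees $k\delta$ and $k\delta+\mathbf s_i$. So the total dimension is $2$ in degree $k\delta$, $1$ in degree $k\delta+\mathbf s_i$, and $0$ otherwise. A nilpotent representation is a $\mathbb Z/2$-graded space with an odd nilpotent operator, which splits into graded Jordan strings. A string is determined by its starting vertex and its length: even length $2k$ gives two strings of dimension $k\delta$, odd length gives one of each dimension $k\delta+\mathbf s_i$.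

*A loop with a tail.* Let vertex $1$ have one loop, vertex $2$ none, with one arrow $1\to2$. Then $P=\{k\mathbf s_1\}$ and $(k\mathbf s_1,\mathbf s_2)=-k$. In degree $(2,1)$ no relation has an effect (their degrees are $(k+l,0)$ with $k\neq l$, and $(k,k+1)$), so a basis is $[e_{\mathbf s_1},[e_{\mathbf s_1},e_{\mathbf s_2}]]$, $[e_{2\mathbf s_1},e_{\mathbf s_2}]$. A nilpotent representation of dimension $(2,1)$ is a nilpotent operator $t$ on $V_1$, $\dim V_1=2$, and a linear form $f$. If $t=0$ or $f=0$, it decomposes. If $t$ is a Jordan block and $f\ne0$, it is indecomposable, and there are two classes: $f$ nonzero on $\ker t$, or $f\neq 0$ vanishing on $\ker t$. So $A^{nil}_{(2,1)}=2$.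

*Acyclic quivers.* Strongly connected supports are loop-free points, which are not in $P$. So $P=\emptyset$, $\mathfrak g_Q^{nil}$ is the positive part of the Kac–Moody algebra of the underlying graph, and Theorem A says that $A_{\mathbf d}(0)$ is a root multiplicity. This is the theorem of [Hau] below for acyclic quivers; the proof uses it as an input.

## Cited theorems and $q$-identities

We use the following.

- [Bor] Borcherds, *Generalized Kac–Moody algebras*, J. Algebra 115 (1988); Kac, *Infinite dimensional Lie algebras*, 3rd ed., §11.13: presentation and denominator identity, stated in the next section.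
- [LBP] Le Bruyn–Procesi, *Semisimple representations of quivers*, Trans. AMS 317 (1990): dimension vectors of simple representations over $\mathbb C$, stated when used.
- [Kac] For a loop-free quiver, the number of absolutely indecomposables over $\mathbb F_q$ is a polynomial $A_{\mathbf d}(q)\in\mathbb Z[q]$.
- [Hau] Hausel, *Kac's conjecture from Nakajima quiver varieties*, Invent. Math. 181 (2010): for a loop-free quiver, $A_{\mathbf d}(0)$ is the multiplicity of $\mathbf d$ in the Kac–Moody algebra.
- Riedtmann's formula for Hall numbers. Macdonald, *Symmetric functions and Hall polynomials*: Hall polynomials lie in $\mathbb Z[q]$, and the $e_\nu$ form a $\mathbb Z$-basis of symmetric functions.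
- Fine–Herstein: there are $q^{m^2-m}$ nilpotent $m\times m$ matrices over $\mathbb F_q$.

Let $\mathcal O\subset\mathbb Q(q)$ be the ring of rational functions regular at $q=0$. Put $(x)_m=\prod_{k=1}^m(1-x^k)$, $(x)_{\mathbf m}=\prod_i(x)_{m_i}$, $GL_{\mathbf m}=\prod_iGL_{m_i}$. Then $|GL_m(\mathbb F_q)|=q^{m^2}(q^{-1})_m=q^{m(m-1)/2}\prod_{k=1}^m(q^k-1)$. Define
$$e_m(q)=\frac{\#\{\text{nilpotent }m\times m\text{ matrices over }\mathbb F_q\}}{|GL_m(\mathbb F_q)|}=\frac{q^{m(m-1)/2}}{\prod_{k=1}^m(q^k-1)}=\frac{(-1)^mq^{m(m-1)/2}}{(q)_m}.$$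
So $e_m\in\mathcal O$, with $e_0=1$, $e_1(0)=-1$, and $e_m(0)=0$ for $m\ge2$. These values at $0$ are the source of every sign below.

For $F\in\mathbb Q(q)[[z_1,\dots,z_n]]$ without constant term let $\operatorname{Exp}(F)=\exp\sum_{j\ge1}\frac1jF(q^j,z^j)$. For instance $\operatorname{Exp}(z^{\mathbf d})=(1-z^{\mathbf d})^{-1}$. Euler's identities read
$$\sum_m e_m(q)y^m=\exp\sum_{j\ge1}\frac{y^j}{j(q^j-1)}=\operatorname{Exp}\Big(\frac y{q-1}\Big),\qquad \sum_m\frac{y^m}{(q)_m}=\exp\sum_{j\ge1}\frac{y^j}{j(1-q^j)}.\tag{1}$$
Indeed $F(y)=\sum_m y^m/(q)_m$ satisfies $F(y)-F(qy)=yF(y)$, so $\log F(y)-\log F(qy)=-\log(1-y)$, and comparing coefficients of $y^j$ gives the second identity. Likewise $E(y)=\sum_m e_my^m$ satisfies $E(y)-E(qy)=-yE(qy)$ after shifting $m$, i.e. $E(y)=(1-y)E(qy)$, which gives the first.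

A *$t$-module* is a finite-dimensional $\mathbb F_q$-vector space $V$ with a nilpotent operator $t$, and $|V|=\dim V$. If $V,V'$ have $\lambda_k,\lambda'_k$ Jordan blocks of size $\ge k$, then $\dim\operatorname{Hom}(V,V')=\sum_k\lambda_k\lambda'_k$, because blocks of sizes $a,b$ contribute $\min(a,b)$. In this notation, one block of size $2$ is $(\lambda_1,\lambda_2)=(1,1)$, and $t=0$ on $\mathbb F_q^2$ is $(2,0)$.

Two rational functions that agree at infinitely many prime powers are equal. A rational function over $\mathbb Q$ with integer values at all prime powers is a polynomial: write it as a polynomial plus a remainder tending to $0$ and multiply by a common denominator $D$ of the coefficients of the polynomial part; then $D$ times the remainder takes integer values tending to $0$ at prime powers, so it vanishes.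

## The generating series $D_Q$ and Borcherds' identity

We encode each side of Theorem A in a product. Put
$$D_Q(z;q)=\operatorname{Exp}\Big(\frac1{q-1}\sum_{\mathbf d\ne0}A^{nil}_{\mathbf d}(q)z^{\mathbf d}\Big).$$
All functions $A^{nil}_{\mathbf d}(q^j)/(q^j-1)$ are regular at $0$ with value $-A^{nil}_{\mathbf d}(0)$. So $D_Q$ has coefficients in $\mathcal O$ and
$$D_Q(z;0)=\prod_{\mathbf d}(1-z^{\mathbf d})^{A^{nil}_{\mathbf d}(0)}.\tag{2}$$
A product $\prod(1-z^{\mathbf d})^{a_{\mathbf d}}$ determines its exponents: the coefficient of $z^{\mathbf d}$ is $-a_{\mathbf d}$ plus an expression in the $a_{\mathbf d'}$ with $\mathbf d'<\mathbf d$.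

Let $W$ be the Weyl group of the Cartan matrix $((\mathbf s_i,\mathbf s_j))_{i,j\in I}$, with sign character $\varepsilon$. It acts on $\mathbb Z^n$, and on any lattice extending $\mathbb Z^n$ or $\mathbb Z^I$ together with the form, by $s_i(\mu)=\mu-(\mu,\mathbf s_i)\mathbf s_i$. For $w\in W$ the symbol $\rho-w\rho$ denotes the sum of the positive real roots $\alpha\in\mathbb Z^I$ with $w^{-1}\alpha<0$. If $w=s_{i_1}\cdots s_{i_r}$ is reduced, these are the $r$ distinct roots $s_{i_1}\cdots s_{i_{k-1}}\mathbf s_{i_k}$.

**Lemma 1.** Let $\mu$ lie in such a lattice and $w\in W$. The element $w\mu-\mu\in\mathbb Z^I$ depends only on $w$ and the numbers $(\mu,\mathbf s_i)$, $i\in I$. If all of these are $\le0$, then $w\mu-\mu\in\mathbb N^I$.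

*Proof.* Write $w=w's_i$ with $\ell(w)=\ell(w')+1$. Then $w\mu-\mu=(w'\mu-\mu)-(\mu,\mathbf s_i)\,w'\mathbf s_i$, and $w'\mathbf s_i$ is a positive root. Use induction on $\ell(w)$. $\square$

For $P'\subseteq P$ let $\mathfrak g_{P'}$ be the Lie algebra with generators $e_{\mathbf s_i}$ ($i\in I$), $e_{\mathbf d}$ ($\mathbf d\in P'$) and the same relations among these, so $\mathfrak g_P=\mathfrak g_Q^{nil}$.

**Proposition 2 (Borcherds' identity).** In $\mathbb Z[[z_1,\dots,z_n]]$,
$$\prod_{\mathbf d}(1-z^{\mathbf d})^{\dim\mathfrak g_{P'}[\mathbf d]}=\sum_{w\in W}\varepsilon(w)\sum_s(-1)^{|s|}z^{\rho-w\rho+w\mu_s},\qquad\mu_s=\sum_{f\in s}f,\tag{3}$$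
where $s$ runs over the finite subsets of $P'$ whose distinct elements are pairwise orthogonal for $(\ ,\ )$.

*Proof.* The purpose is to pass from the cited identity, which is for finite Cartan matrices and the lattice of simple roots, to our grading. The cited form is this. For a finite set $J$ and a Cartan matrix of the above kind indexed by $J$, the algebra with our generators and relations is graded by $\bigoplus_{f\in J}\mathbb Z\alpha_f$ with dimensions $\operatorname{mult}\alpha$, and
$$\prod_{\alpha>0}(1-z^\alpha)^{\operatorname{mult}\alpha}=\sum_{w}\varepsilon(w)\sum_s(-1)^{|s|}z^{\rho-w\rho+w(\sum_{f\in s}\alpha_f)},$$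
where $z^\alpha=e(-\alpha)$, $w$ runs over the group generated by reflections in the $\alpha_i$ with diagonal entry $2$, and $s$ over sets of distinct pairwise orthogonal $f$ with diagonal entry $\le0$.

The right side of (3) makes sense: $\rho-w\rho$ is a sum of $\ell(w)$ positive roots and $w\mu_s-\mu_s\in\mathbb N^I$ by Lemma 1, so a given degree receives finitely many contributions. Fix $\mathbf d_0$ and compare coefficients in degrees $\le\mathbf d_0$. Let $J=I\sqcup\{f\in P':f\le\mathbf d_0\}$, a finite set. The defining relations are homogeneous and those of degree $\le\mathbf d_0$ involve only generators of degree $\le\mathbf d_0$, so $\mathfrak g_{P'}$ and the algebra on the generators in $J$ agree in degrees $\le\mathbf d_0$. On the right the exponent is $\ge\mu_s$, so only $s\subset J$ matter. Apply $\pi:\alpha_f\mapsto f$ to the cited identity for $J$. This map has finite fibres on nonnegative vectors, commutes with $W$ because $(\alpha_f,\alpha_i)=(f,\mathbf s_i)$, and the dimension in degree $\mathbf d$ is $\sum_{\pi(\alpha)=\mathbf d}\operatorname{mult}\alpha$.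 $\square$

For $g\ge2$ loops, $W=1$ and no two elements of $P$ are orthogonal, so (3) is $1-z-z^2-\cdots$. For one loop all are orthogonal and (3) is $\prod_k(1-z^k)$. For the loop with a tail, $(\mu_s,\mathbf s_2)=-|\mu_s|$, where $|\mu_s|$ is its coordinate at vertex $1$, and (3) is $\sum_s(-1)^{|s|}z_1^{|\mu_s|}(1-z_2^{1+|\mu_s|})$.

By (2), (3) and uniqueness of exponents, Theorem A is equivalent to
$$D_Q(z;0)=\sum_{w\in W}\varepsilon(w)\sum_s(-1)^{|s|}z^{\rho-w\rho+w\mu_s}\qquad(P'=P).\tag{4}$$
We shall find an explicit formula for $D_Q$ and let $q\to0$.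

## Galois descent

Here we connect indecomposables over $\mathbb F_q$ with absolutely indecomposables over all $\mathbb F_{q^j}$. An indecomposable $M$ has a local endomorphism ring, and $\operatorname{End}M/\operatorname{rad}$ is a finite division ring, so a field $\mathbb F_{q^r}$; call $r$ the residue degree.

**Lemma 3.** Work with all representations, or only with nilpotent ones. Every indecomposable over $\mathbb F_q$ of residue degree $r$ has dimension divisible by $r$. If $o_{\mathbf d,r}$ is the number of classes of those of dimension $r\mathbf d$ and residue degree $r$, then for all $j\ge1$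
$$\sum_{r\mid j}r\,o_{\mathbf d,r}=\#\{\text{absolutely indecomposables of dimension }\mathbf d\text{ over }\mathbb F_{q^j}\}.\tag{5}$$
The same holds with "simple with $\operatorname{End}=\mathbb F_{q^r}$" and "absolutely simple".

*Proof.* Nilpotency is compatible with base change, conjugation, restriction of scalars and direct summands, so both cases run alike. Write $F=\mathbb F_q$, $K=\mathbb F_{q^r}$.

**Step G1: from $F$ to $K$.** This step attaches an orbit to $M$. Let $M$ be indecomposable over $F$ with residue field $K$. Then $\operatorname{rad}(\operatorname{End}M)\otimes K$ is a nilpotent ideal of $\operatorname{End}(M\otimes K)$ with quotient $K\otimes_FK\cong K^r$, so this is the quotient by the radical, and the Galois group permutes its $r$ primitive idempotents simply transitively. So $M\otimes K$ is a sum of $r$ pairwise non-isomorphic indecomposables with residue field $K$ forming one Frobenius orbit of size $r$. A representation over $K$ with residue field $K$ is absolutely indecomposable, since its residue algebra stays a field under extension.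 In particular $M$ is absolutely indecomposable iff $r=1$, and $\dim M$ is divisible by $r$.

**Step G2: from $K$ to $F$.** This step goes back. Let $L$ be absolutely indecomposable over $K$ with $r$ distinct conjugates and let $L_F$ be its restriction of scalars. Then $L_F\otimes K$ is the sum of the conjugates of $L$. Finite extensions of finite fields are separable, so radicals commute with base change and $(\operatorname{End}(L_F)/\operatorname{rad})\otimes K\cong K^r$, with transitive Galois action on idempotents. Hence $\operatorname{End}(L_F)/\operatorname{rad}$ is commutative semisimple of dimension $r$ with only one block: a field of degree $r$. So $L_F$ is indecomposable of residue degree $r$. The constructions are inverse to each other: starting with $M$, restricting $M\otimes K=\bigoplus L^\sigma$ to $F$ gives $M^r\cong L_F^r$, so $M\cong L_F$ by Krull–Schmidt.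

**Step G3: field of definition.** This step counts over $\mathbb F_{q^j}$. Let $L$ be absolutely indecomposable over $\mathbb F_{q^j}$ with Frobenius orbit of size $r$ (so $r\mid j$). Restrict $L$ to $K=\mathbb F_{q^r}$ and let $M$ be an indecomposable summand. The restriction tensored back with $\mathbb F_{q^j}$ is $L^{j/r}$, so $M\otimes\mathbb F_{q^j}\cong L^a$ and its residue algebra is $\mathrm{Mat}_a(\mathbb F_{q^j})$. It is also a base change of a field, hence commutative, so $a=1$ and $L$ is defined over $K$. The form is unique: restricting $M\otimes\mathbb F_{q^j}$ to $K$ gives $M^{j/r}$, so $L$ determines $M$ by Krull–Schmidt. Hence the absolutely indecomposables over $\mathbb F_{q^j}$ with orbit size $r$ correspond to those over $K$ with orbit size $r$; by G1 and G2 there are $r\,o_{\mathbf d,r}$ of them. Summing over $r\mid j$ gives (5).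

**Step G4: simples.** This step adapts the argument. If $M$ is simple with $\operatorname{End}M=K$, then $M\otimes K$ is semisimple because finite fields are perfect, with endomorphism ring $K^r$; so it is a sum of $r$ distinct absolutely simples forming one orbit. Conversely let $L$ be absolutely simple over $K$ with $r$ distinct conjugates. For a nonzero subrepresentation $M'\subset L_F$, the Galois-stable $M'\otimes K$ in the multiplicity-free sum of conjugates is everything, so $L_F$ is simple, and $\operatorname{End}L_F$ is a field of degree $r$ by G2. In G3, the form $M$ is simple since $M\otimes\mathbb F_{q^j}\cong L$ is, and absolutely simple since $L$ is. $\square$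

## Pairs of a representation and a nilpotent endomorphism

We give $D_Q$ a direct counting meaning, and then count in the other order.

**Proposition 4.** For each prime power $q$,
$$D_Q=\sum_{\mathbf d}\frac{\#\{(x,\theta)\}}{|GL_{\mathbf d}(\mathbb F_q)|}z^{\mathbf d},$$
where $x$ runs over nilpotent representations on $\mathbb F_q^{\mathbf d}$ and $\theta$ over nilpotent endomorphisms of $x$.

*Proof.* Grouping $x$ by isomorphism class, the right side is $\sum_M\frac{|\operatorname{End}^{nil}M|}{|\operatorname{Aut}M|}z^{\dim M}$. Write $M=\bigoplus_bM_b^{m_b}$ with distinct indecomposables $M_b$ of residue degree $r_b$. The map $\operatorname{End}M\to\prod_b\mathrm{Mat}_{m_b}(\mathbb F_{q^{r_b}})$ is surjective with nilpotent kernel, and an element is nilpotent (invertible) iff its image is. So the quotient is $\prod_be_{m_b}(q^{r_b})$, and the sum over $M$ is a product over indecomposables. By (1) its logarithm is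
$$\sum_{\mathbf d,r}o_{\mathbf d,r}\sum_{i\ge1}\frac{z^{ir\mathbf d}}{i(q^{ir}-1)}=\sum_{\mathbf d}\sum_{j\ge1}\frac{z^{j\mathbf d}}{j(q^j-1)}\sum_{r\mid j}r\,o_{\mathbf d,r}=\sum_{\mathbf d}\sum_{j\ge1}\frac{A^{nil}_{\mathbf d}(q^j)z^{j\mathbf d}}{j(q^j-1)},$$
with $j=ir$ and (5). This is $\log D_Q$. $\square$

Let $\mathcal N_{\mathbf m}(q)$ be the number of nilpotent representations on $\mathbb F_q^{\mathbf m}$, and $h_{\mathbf m}=\mathcal N_{\mathbf m}/|GL_{\mathbf m}|$.

**Proposition 5.** With the sum over sequences $\lambda_1\ge\lambda_2\ge\cdots$ in $\mathbb N^n$ (componentwise, eventually $0$) and $\mathbf m_k=\lambda_k-\lambda_{k+1}$,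
$$D_Q=\sum_\lambda\prod_kz^{\lambda_k}q^{-\langle\lambda_k,\lambda_k\rangle}\,q^{\langle\mathbf m_k,\mathbf m_k\rangle}h_{\mathbf m_k}(q).$$

*Proof.* We fix $\theta$ first. Its Jordan type at vertex $i$ is a $t$-module $V_i$ with $\lambda^i_k$ blocks of size $\ge k$ and $m_k^i$ of size $k$. There are $\prod_i|GL_{d_i}|/|\operatorname{Aut}V_i|$ such $\theta$, and $\theta$ is an endomorphism of $x$ iff $x_a\in\operatorname{Hom}(V_i,V_j)$ (maps of $t$-modules) for all $a:i\to j$. So
$$D_Q=\sum_{(V_i)}\frac{\#\{\text{nilpotent }x\}}{\prod_i|\operatorname{Aut}V_i|}z^{\sum_k\lambda_k}.$$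

**Step 1: separating block sizes.** This step replaces nilpotency of $x$ by nilpotency of smaller representations. Consider the additive functors $V\mapsto V^{(k)}=(\ker t\cap t^{k-1}V)/(\ker t\cap t^kV)$; then $\dim V_i^{(k)}=m_k^i$. The maps $\operatorname{Hom}(V_i,V_j)\to\prod_k\operatorname{Hom}(V_i^{(k)},V_j^{(k)})$ are surjective: write $V_i=\bigoplus_kU_{i,k}\otimes\mathbb F_q[t]/(t^k)$, identify $U_{i,k}$ with $V_i^{(k)}$ by $u\mapsto u\otimes t^{k-1}$, and note that $(\varphi_k)$ is induced by $\bigoplus_k\varphi_k\otimes1$.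

**Step 2: the kernel is nilpotent.** This step shows that nothing is lost. Let $V=\bigoplus_iV_i$ and let $J$ be the kernel of $\operatorname{End}(V)\to\prod_k\operatorname{End}(V^{(k)})$. An $f\in J$ preserves the filtration of $\ker t$ by the $\ker t\cap t^kV$ and is $0$ on its graded pieces, so $f$ is nilpotent on $\ker t$. If $f$ were not nilpotent, its stable image would be a nonzero submodule on which $f$ is bijective; this submodule meets $\ker t$ in a nonzero $f$-stable space on which $f$ is injective, a contradiction. So $J$ is a nil ideal of a finite-dimensional algebra, hence nilpotent. Now $x$ is nilpotent iff the non-unital subalgebra of $\operatorname{End}(V)$ generated by the $x_a$ is nilpotent, and since $J$ is nilpotent, this holds iff all induced representations $x^{(k)}$, of dimension $\mathbf m_k$, are nilpotent.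

**Step 3: counting.** This step collects the powers of $q$. The number of nilpotent $x$ is $\prod_k\mathcal N_{\mathbf m_k}q^{\sum_{a:i\to j}(\lambda_k^i\lambda_k^j-m_k^im_k^j)}$. Likewise $|\operatorname{Aut}V_i|=\prod_kq^{(\lambda_k^i)^2-(m_k^i)^2}|GL_{m_k^i}|$. The quotient is the claim. $\square$

The last formula also reads $|\operatorname{Aut}V|=\prod_kq^{\lambda_k^2}(q^{-1})_{\lambda_k-\lambda_{k+1}}$ for a $t$-module $V$. If $T$ is an *acyclic* quiver, every $x$ is nilpotent, and the same proof gives
$$D_T=\operatorname{Exp}\Big(\frac1{q-1}\sum_{\mathbf d}A_{\mathbf d}(q)z^{\mathbf d}\Big)=\sum_{(V_i)}\frac{\prod_{a:i\to j}|\operatorname{Hom}(V_i,V_j)|}{\prod_i|\operatorname{Aut}V_i|}\prod_iz_i^{|V_i|},\tag{6}$$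
summed over isomorphism classes of tuples of $t$-modules. Its coefficients lie in $\mathcal O$.

## Nilpotent representations at $q$ and simple representations at $q^{-1}$

The numbers $h_{\mathbf m}$ are still opaque. We rewrite them through simple representations over a field with "$q^{-1}$ elements". Let $S_{\mathbf d}(p)$ be the number of absolutely simple $\mathbf d$-dimensional representations of $Q$ over $\mathbb F_p$ up to isomorphism, $p$ a prime power.

**Proposition 6.** (i) The $h_{\mathbf m}$ are rational functions, the $S_{\mathbf d}$ are polynomials, and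
$$q^{\langle\mathbf m,\mathbf m\rangle}h_{\mathbf m}(q)=g_{\mathbf m}(q^{-1}),\qquad\text{where}\quad\sum_{\mathbf m}g_{\mathbf m}(p)z^{\mathbf m}=\operatorname{Exp}_{z,p}\Big(\sum_{\mathbf d}\frac{S_{\mathbf d}(p)z^{\mathbf d}}{1-p}\Big).$$
(ii) If $Q$ has a simple representation of dimension $\mathbf d$ over $\mathbb C$, then $S_{\mathbf d}$ is monic of degree $1-\langle\mathbf d,\mathbf d\rangle$. Otherwise $S_{\mathbf d}=0$.

*Proof.*

**Step 1: a vanishing sum.** This is the source of two recursions. Over $\mathbb F_q$, for a semisimple $Z=\bigoplus_bS_b^{m_b}$ with distinct simples and $q_b=|\operatorname{End}S_b|$, put $\gamma(Z)=\prod_b(-1)^{m_b}q_b^{\binom{m_b}2}$. Let $M\ne0$ have top $\bigoplus S_b^{t_b}$. Then $M/L$ is semisimple iff $L\supseteq\operatorname{rad}M$, and the quotients of $S_b^{t_b}$ of the form $S_b^{m}$ are counted by a Gaussian binomial in $q_b$. By the $q$-binomial theorem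
$$\sum_{L\subset M,\ M/L\text{ semisimple}}\gamma(M/L)=\prod_b\sum_m(-1)^mq_b^{\binom m2}\binom{t_b}m_{q_b}=\prod_b\prod_{k=0}^{t_b-1}(1-q_b^k)=0,$$
since some $t_b\ge1$ and the factor $k=0$ vanishes. For $M=0$ the sum is $1$.

**Step 2: averaging over $M$.** Riedtmann's formula says that $\#\{L'\subset M:L'\cong L,\ M/L'\cong Z\}=\frac{|\operatorname{Ext}^1(Z,L)_M|}{|\operatorname{Hom}(Z,L)|}\cdot\frac{|\operatorname{Aut}M|}{|\operatorname{Aut}Z||\operatorname{Aut}L|}$, where the subscript means classes with middle term $M$. Dividing by $|\operatorname{Aut}M|$, summing over $M$, and using $\dim\operatorname{Hom}(Z,L)-\dim\operatorname{Ext}^1(Z,L)=\langle\dim Z,\dim L\rangle$, we get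
$$\sum_M\frac{\#\{L'\subset M:L'\cong L,\ M/L'\cong Z\}}{|\operatorname{Aut}M|}=\frac{q^{-\langle\dim Z,\dim L\rangle}}{|\operatorname{Aut}Z||\operatorname{Aut}L|}.$$

**Step 3: nilpotent representations.** We sum Step 1 with weight $1/|\operatorname{Aut}M|$ over nilpotent $M$ of dimension $\mathbf d$. Nilpotents are closed under subobjects, quotients and extensions, and the semisimple ones are $\bigoplus S_i^{s_i}$ with $S_i$ one-dimensional at $i$ and all arrows zero. Since $(-1)^sq^{\binom s2}/|GL_s|=1/(q)_s$ and $\sum_L1/|\operatorname{Aut}L|=h_{\mathbf m}$,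
$$\sum_{\mathbf s+\mathbf m=\mathbf d}q^{-\langle\mathbf s,\mathbf m\rangle}\frac{h_{\mathbf m}(q)}{(q)_{\mathbf s}}=\delta_{\mathbf d,0}.\tag{7}$$
The term $\mathbf s=0$ is $h_{\mathbf d}$, so by induction $h_{\mathbf d}$ is a rational function of $q$.

**Step 4: all representations.** We do the same over $\mathbb F_p$ without nilpotency. Let $r_{\mathbf s}=|\mathrm{Rep}_{\mathbf s}|/|GL_{\mathbf s}|=p^{-\langle\mathbf s,\mathbf s\rangle}/(p^{-1})_{\mathbf s}$ and $g_{\mathbf m}(p)=\sum_{Z}\gamma(Z)/|\operatorname{Aut}Z|$, over semisimple $Z$ of dimension $\mathbf m$. Then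
$$\sum_{\mathbf m+\mathbf s=\mathbf d}p^{-\langle\mathbf m,\mathbf s\rangle}g_{\mathbf m}(p)\,r_{\mathbf s}=\delta_{\mathbf d,0}.\tag{8}$$
So $g_{\mathbf m}$ is a rational function of $p$ without poles at prime powers. With $p_b=|\operatorname{End}S_b|$ we have $\gamma(Z)/|\operatorname{Aut}Z|=\prod_b1/(p_b)_{m_b}$. The second identity in (1) and Lemma 3 for simples (the computation of Proposition 4 with signs changed) give
$$\sum_{\mathbf m} g_{\mathbf m}z^{\mathbf m}=\exp\sum_{\mathbf d}\sum_{j\ge1}\frac{S_{\mathbf d}(p^j)z^{j\mathbf d}}{j(1-p^j)}.$$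
Take logarithms. The coefficient of $z^{\mathbf d}$ is $S_{\mathbf d}(p)/(1-p)$ plus terms $S_{\mathbf d/j}(p^j)/(j(1-p^j))$ with $j\ge2$. By induction $S_{\mathbf d}$ is a rational function, and having integer values at all prime powers it is a polynomial in $\mathbb Q[p]$.

**Step 5: comparing the recursions.** We substitute $q=p^{-1}$ in (7). Use $1/(p^{-1})_{\mathbf s}=p^{\langle\mathbf s,\mathbf s\rangle}r_{\mathbf s}$ and put $G_{\mathbf m}=p^{-\langle\mathbf m,\mathbf m\rangle}h_{\mathbf m}(p^{-1})$. The result is $\sum p^{\langle\mathbf s,\mathbf m\rangle+\langle\mathbf s,\mathbf s\rangle+\langle\mathbf m,\mathbf m\rangle}r_{\mathbf s}G_{\mathbf m}=\delta_{\mathbf d,0}$. The exponent is $\langle\mathbf d,\mathbf d\rangle-\langle\mathbf m,\mathbf s\rangle$. Dividing by $p^{\langle\mathbf d,\mathbf d\rangle}$ gives the recursion (8), so $G_{\mathbf m}=g_{\mathbf m}(p)$. This is (i).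

**Step 6: leading terms.** We prove (ii) by counting points. Let $U\subset\mathrm{Rep}_{\mathbf d}=\mathbb A^D_{\mathbb Z}$, $D=\sum_{a:i\to j}d_id_j$, be the locus of geometrically simple representations. It is open: its complement is the union over $0<\mathbf e<\mathbf d$ of the images of the closed incidence subschemes of $\mathrm{Rep}_{\mathbf d}\times\prod_i\mathrm{Gr}(e_i,d_i)$ under the proper projection. Stabilizers of points of $U(\mathbb F_p)$ are $\mathbb F_p^\times$, so
$$S_{\mathbf d}(p)=(p-1)\,|U(\mathbb F_p)|/|GL_{\mathbf d}(\mathbb F_p)|.$$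
If $U\ne\emptyset$, it contains the generic point of $\mathbb A^D_{\mathbb Z}$, so $U_{\mathbb Q}\ne\emptyset$ and there is a simple representation over $\mathbb C$. Hence if there is none, $S_{\mathbf d}=0$. If there is one, then $U\ne\emptyset$ and its complement lies in $\{F=0\}$ for some nonzero $F\in\mathbb Z[x_1,\dots,x_D]$. Choose a prime $\ell$ with $F\not\equiv0$ mod $\ell$. Then $\{F=0\}$ has at most $\deg F\cdot\ell^{r(D-1)}$ points over $\mathbb F_{\ell^r}$, so $|U(\mathbb F_{\ell^r})|\sim\ell^{rD}$ and $S_{\mathbf d}(\ell^r)\sim(\ell^r)^{1+D-\sum d_i^2}=(\ell^r)^{1-\langle\mathbf d,\mathbf d\rangle}$ as $r\to\infty$. Since $S_{\mathbf d}$ is a polynomial, (ii) follows. $\square$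

Propositions 5 and 6 together give
$$D_Q=\sum_\lambda\prod_kz^{\lambda_k}\,q^{-\langle\lambda_k,\lambda_k\rangle}\,g_{\lambda_k-\lambda_{k+1}}(q^{-1}).\tag{9}$$

## Simple dimension vectors and the set $P$

Formula (9) is governed by simple representations, and identity (4) by $P$. We compare them. Let $\Sigma$ be the set of dimension vectors of simple representations over $\mathbb C$ other than the $\mathbf s_i$, $i\in I$. By [LBP], $\mathbf d\in\Sigma$ iff one of the following holds:

- $\operatorname{supp}\mathbf d$ is a single oriented cycle $C$ (possibly one vertex with one loop) and $\mathbf d=\delta_C=(1,\dots,1)$;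
- $\operatorname{supp}\mathbf d$ is strongly connected, neither an oriented cycle nor a loop-free point, and $\langle\mathbf d,\mathbf s_i\rangle,\langle\mathbf s_i,\mathbf d\rangle\le0$ for all $i\in\operatorname{supp}\mathbf d$.

For $i\notin\operatorname{supp}\mathbf d$ the inequalities are automatic. For $\beta\in\Sigma$ put $e_\beta=-\langle\beta,\beta\rangle$.

**Proposition 7.** We have $\Sigma\subset P$ and $e_\beta\ge0$ for $\beta\in\Sigma$, with $e_\beta=0$ iff $\beta=\delta_C$ for an oriented cycle $C$. Moreover
$$(\beta,k)\mapsto k\beta\ \text{ is a bijection}\quad\{(\beta,k):\beta\in\Sigma,\ k\ge1,\ k=1\text{ unless }e_\beta=0\}\longrightarrow P,\tag{10}$$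
and $(k\beta,k'\beta')=0\iff(\beta,\beta')=0$.

*Proof.* If $\operatorname{supp}\mathbf d$ is an oriented cycle, the inequalities say that each coordinate is at most its predecessor around the cycle, i.e. $\mathbf d=k\delta_C$. If the support is a loop-free point, they fail. So $P=\Sigma\sqcup\{k\delta_C:k\ge2\}$, with $C$ running over the full subquivers that are oriented cycles. Next, $e_\beta=-\sum_i\beta_i\langle\beta,\mathbf s_i\rangle\ge0$. If $e_\beta=0$, then $\beta_i=\sum_{a:j\to i}\beta_j$ for all $i$ in the support, so $\beta_i\ge\beta_j$ along every arrow $j\to i$ of the strongly connected support. Hence $\beta$ is constant there, each vertex of the support has exactly one incoming arrow from the support, and the support is an oriented cycle; so $\beta=\delta_C$. Conversely $e_{\delta_C}=0$. The bijection follows, and the last claim is bilinearity. $\square$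

## Termwise limits and the poles at loop-free vertices

The first thing to try is to set $q=0$ in each term of (9). For one vertex with one loop this works. There $S_1=p$ and $S_d=0$ for $d\ge2$, and $\frac p{1-p}=-\frac1{1-q}$ with $q=p^{-1}$, so $\sum_m g_m(q^{-1})z^m=\sum_m e_m(q)z^m$ by (1). The form $\langle\ ,\ \rangle$ is zero, so $D_Q=\sum_\lambda\prod_kz^{\lambda_k}e_{\lambda_k-\lambda_{k+1}}(q)$. At $q=0$ exactly those $\lambda$ survive in which every $\lambda_k-\lambda_{k+1}\in\{0,1\}$, which gives $\prod_k(1-z^k)$, as it should.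

For one loop-free vertex it fails. Here $g_m(p)=1/(p)_m$ and the true answer is $D_Q=\sum_m e_mz^m$. In degree $2$, (9) has two terms:
$$\lambda=(2,0):\ \frac{q^{-4}}{(1-q^{-1})(1-q^{-2})}=\frac{q^{-1}}{(q-1)(q^2-1)},\qquad\lambda=(1,1):\ \frac{q^{-2}}{1-q^{-1}}=\frac{q^{-1}}{q-1}.$$
Each has a pole at $q=0$. Their sum is $\frac{q}{(q-1)(q^2-1)}=e_2(q)$, which is regular. The cause is $\langle\mathbf s_i,\mathbf s_i\rangle=1>0$: a termwise limit is possible only after the loop-free vertices have been summed up. By Proposition 7 the other simples have $\langle\beta,\beta\rangle\le0$ and, as we shall see, create no poles.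

So we split off the loop-free part of (9). The parts $\beta\in\Sigma$ of $\lambda$ enter it only through partitions. For a family $\mathbf n=(n^i)_{i\in I}$ of partitions $n^i=(n^i_1\ge n_2^i\ge\cdots)$ put
$$\Psi_{\mathbf n}(z;q)=\sum_{R}\prod_kz^{R_k}\frac{q^{-\langle R_k,R_k\rangle+\sum_{i}n^i_kR^i_k}}{\prod_{i\in I}(q^{-1})_{R_k^i-R_{k+1}^i}},\tag{11}$$
over $R_1\ge R_2\ge\cdots$ in $\mathbb N^I$, eventually $0$. In the loop-with-tail quiver, the vector $\beta=\mathbf s_1$ used at levels $1$ and $2$ will lead to $n^2=(1,1)$.

There is an obvious way to get at $\Psi_{\mathbf n}$: interpret it through an acyclic quiver and apply [Hau]. We shall see in Step 6 below that adding one vertex does this when each $n^i$ has a single part. For $n^i=(1,1)$ it does not apply. Adding longer chains of vertices produces *sums* over all $\mathbf n$ with given $|n^i|$, with coefficients forming a square matrix $\Phi$. Inverting that matrix is the next obstacle: for $|n^i|=2$ we shall find $\det\Phi=q$, so $\Phi^{-1}$ has a pole at $q=0$. The way around is that $\Phi$ occurs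 in a Gram matrix $G=\Phi A\Phi^T$ whose value at $q=0$ is, up to sign, a matrix from symmetric function theory that is invertible over $\mathbb Z$.

## The limit of $\Psi_{\mathbf n}$ at $q=0$

**Lemma 8.** The coefficients of $\Psi_{\mathbf n}$ lie in $\mathcal O$, and
$$\Psi_{\mathbf n}(z;0)=\sum_{w\in W}\varepsilon(w)z^{\rho-w\rho+(w\mu-\mu)}\tag{12}$$
for any $\mu\in\mathbb Z^n$, or in any lattice extending $\mathbb Z^n$ together with the form, with $(\mu,\mathbf s_i)=-|n^i|$ for all $i\in I$.

By Lemma 1 the right side depends only on the numbers $|n^i|$.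

*Proof.* First we interpret $\Psi_{\mathbf n}$. It depends only on the quadratic form $\langle R,R\rangle$ on $\mathbb Z^I$, hence on the underlying graph of the full subquiver on $I$. Let $Q'$ be this graph with an acyclic orientation. Let $X_i$ be a $t$-module with $n^i_k$ blocks of size $\ge k$, so $|X_i|=|n^i|=:l_i$. By the formulas for $\operatorname{Hom}$ and $\operatorname{Aut}$ of $t$-modules, with $V_i$ having $R^i_k$ blocks of size $\ge k$, for prime powers $q$
$$\Psi_{\mathbf n}=\Psi_X:=\sum_{(V_i)_{i\in I}}\frac{\prod_{a:i\to j\in Q'}|\operatorname{Hom}(V_i,V_j)|\prod_i|\operatorname{Hom}(V_i,X_i)|}{\prod_i|\operatorname{Aut}V_i|}\prod_iz_i^{|V_i|}.\tag{13}$$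

**Step 1: chains of modules become flags of submodules.** This step evaluates the effect of attaching a chain of vertices. For a $t$-module $X=U_1$ put
$$\mathrm{Ch}_X(y_2,\dots,y_l)=\sum_{(U_2,\dots,U_l)}\prod_{s=2}^l\frac{|\operatorname{Hom}(U_s,U_{s-1})|}{|\operatorname{Aut}U_s|}y_s^{|U_s|},\qquad\mathrm{Fl}_X(y_2,\dots,y_l)=\sum_{X\supseteq S_2\supseteq\cdots\supseteq S_l}\prod_sy_s^{|S_s|},$$
over isomorphism classes on the left and submodules on the right. The claim is $\mathrm{Ch}_X=\epsilon\cdot\mathrm{Fl}_X$, where $\epsilon$ is a power series with constant term $1$ and coefficients in $\mathcal O$, independent of $X$.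

For $l=1$ both are $1$. Since $\mathrm{Ch}_X(y_2,\dots,y_l)=\sum_U\frac{|\operatorname{Hom}(U,X)|}{|\operatorname{Aut}U|}y_2^{|U|}\mathrm{Ch}_U(y_3,\dots,y_l)$, induction on $l$ reduces the claim to
$$\sum_U\frac{|\operatorname{Hom}(U,X)|}{|\operatorname{Aut}U|}y_2^{|U|}\mathrm{Fl}_U(y_3,\dots,y_l)=\epsilon'\,\mathrm{Fl}_X(y_2,\dots,y_l)\tag{14}$$
with $\epsilon'$ of the same kind. The left side counts, with weight $1/|GL_u|$, triples $(\theta,f,S_\bullet)$ on $\mathbb F_q^u$: $\theta$ is nilpotent, $f:(\mathbb F_q^u,\theta)\to X$ is a module map, and $\mathbb F_q^u=S_2\supseteq S_3\supseteq\cdots\supseteq S_l$ are $\theta$-stable. Then the $Y_s:=f(S_s)$ form a flag of submodules of $X$. Fix this flag, write $Y=Y_2$, $K=\ker f$, $K_s=K\cap S_s$, and fix the dimensions $\kappa_2\ge\cdots\ge\kappa_l$ of $K_2=K,K_3,\dots,K_l$.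

Consider the linear data $(f,S_\bullet)$ with these invariants. Lift $Y_l$ to $S_l$, extend the lift to $Y_{l-1}\to S_{l-1}$, and so on. We get a section $\sigma$ of $f$ on $Y$ with $\sigma(Y_s)\subset S_s$. For $x\in S_s$ we have $x-\sigma f(x)\in K_s$, so $\mathbb F_q^u=K\oplus Y$ with $S_s=K_s\oplus Y_s$ for all $s$. Hence $GL_u$ acts transitively on the data. The stabilizer consists of the matrices $\begin{pmatrix}g&\xi\\0&1\end{pmatrix}$, with $g$ in the group $P_\kappa$ of filtered automorphisms of $K$ and $\xi\in\operatorname{Hom}_{fil}(Y,K)$, i.e. $\xi(Y_s)\subset K_s$. The admissible $\theta$ are $\begin{pmatrix}\theta_K&\xi\\0&t_Y\end{pmatrix}$, with $\theta_K$ a nilpotent filtered endomorphism of $K$ and $\xi\in\operatorname{Hom}_{fil}(Y,K)$ arbitrary, because the $Y_s$ are $t$-stable and $t_Y$ is nilpotent. The factors $|\operatorname{Hom}_{fil}(Y,K)|$ cancel, and so do the strictly filtered parts on $K$. The contribution is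
$$\frac{\#\{\text{nilpotent filtered endomorphisms of }K\}}{|P_\kappa|}=\prod_{s=2}^le_{\kappa_s-\kappa_{s+1}}(q),\qquad\kappa_{l+1}=0.$$
Since $|S_s|=\kappa_s+|Y_s|$, (14) holds with $\epsilon'=\sum_\kappa\prod_{s=2}^le_{\kappa_s-\kappa_{s+1}}(q)y_s^{\kappa_s}$.

For $l=2$ this says $\sum_V\frac{|\operatorname{Hom}(V,X)|}{|\operatorname{Aut}V|}y^{|V|}=\operatorname{Exp}\big(\frac y{q-1}\big)\sum_u\mathrm{Sub}_u(X)y^u$, with $\mathrm{Sub}_u$ the number of $u$-dimensional submodules.

**Step 2: combinations that are regular at $q=0$.** This step produces combinations of the $\Psi_\lambda$ with coefficients in $\mathcal O$. For $\nu\vdash l$ and $X$ of Jordan type $\lambda\vdash l$ (block sizes) let $\phi_\nu(\lambda)$ be the number of flags of submodules of $X$ with successive quotients of dimensions $\nu_1,\nu_2,\dots$ from the top, let $a_\lambda=|\operatorname{Aut}X|$, and for families $\lambda=(\lambda^i)$ write $\Psi_\lambda=\Psi_X$ with $X_i$ of type $\lambda^i$. Let $\widehat Q$ be obtained from $Q'$ by adding, for each $i$ with $l_i\ge1$, vertices $j_i^1,\dots,j_i^{l_i}$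 and arrows $i\to j_i^1$, $j_i^{s+1}\to j_i^s$. It is acyclic and loop-free. Use variables $z_i$ at $i$ and $y_{i,s}$ at $j_i^s$. By (6) and Step 1, with $X_i$ the module at $j_i^1$,
$$D_{\widehat Q}\Big/\prod_i\epsilon_i=\sum_{(X_i)}\prod_i\frac{y_{i,1}^{|X_i|}}{|\operatorname{Aut}X_i|}\mathrm{Fl}_{X_i}(y_{i,2},\dots,y_{i,l_i})\;\Psi_X(z),$$
and the left side has coefficients in $\mathcal O$. A partition of $l_i$ has at most $l_i$ parts, so we may extract the coefficient of $\prod_{i,s}y_{i,s}^{\nu^i_s+\nu^i_{s+1}+\cdots}$ for any $\nu=(\nu^i)$, $\nu^i\vdash l_i$: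
$$f_\nu:=\sum_{\lambda=(\lambda^i),\ \lambda^i\vdash l_i}\ \prod_i\frac{\phi_{\nu^i}(\lambda^i)}{a_{\lambda^i}}\;\Psi_\lambda\in\mathcal O[[z]].\tag{15}$$

**Step 3: $\phi_\nu(\lambda)\in\mathbb Z[q]$ and $\phi_\nu(\lambda)(0)=1$.** This is why the dependence on $\lambda$ will disappear at $q=0$. Polynomiality is the existence of Hall polynomials. For $q=p$ prime, the submodule flags are the fixed points of the $p$-group $\langle1+t\rangle$ on all flags of type $\nu$ in $\mathbb F_p^l$. The number of all flags is a $p$-multinomial coefficient, a polynomial in $p$ with integer coefficients and constant term $1$, so it is $\equiv1\pmod p$. Hence $\phi_\nu(\lambda)(0)\equiv\phi_\nu(\lambda)(p)\equiv1\pmod p$ for every prime $p$, so $\phi_\nu(\lambda)(0)=1$. The argument works for any order of the quotient dimensions.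

Steps 1 and 3 already prove the lemma for $I=\{i\}$: $\Psi_X=\operatorname{Exp}\big(\frac z{q-1}\big)\sum_u\mathrm{Sub}_uz^u$ becomes $(1-z)(1+z+\cdots+z^{l})=1-z^{l+1}$ at $q=0$, and (12) with $W=\{1,s_i\}$ gives $1-z^{1+l}$.

**Step 4: the Gram matrix.** We need an object built from $\Phi$ that is invertible over $\mathcal O$. For $\nu,\nu'\vdash l$ put $G_{\nu\nu'}=\sum_{\lambda\vdash l}\phi_\nu(\lambda)\phi_{\nu'}(\lambda)/a_\lambda$. This is $1/|GL_l|$ times the number of triples consisting of a nilpotent $\theta$ on $\mathbb F_q^l$ and two $\theta$-stable flags $F_\bullet,F'_\bullet$ of types $\nu,\nu'$. We count the flags first.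

Given two decreasing flags, let $W_{st}$ be a complement of $F_{s+1}\cap F'_t+F_s\cap F'_{t+1}$ in $F_s\cap F'_t$. Descending induction on $a+b$ gives $F_a\cap F'_b=\sum_{s\ge a,t\ge b}W_{st}$. The intersection of the two summands being $F_{s+1}\cap F'_{t+1}$,
$$\dim W_{st}=\dim F_s\cap F'_t-\dim F_{s+1}\cap F'_t-\dim F_s\cap F'_{t+1}+\dim F_{s+1}\cap F'_{t+1},$$
and summing over $s\ge a$, $t\ge b$ telescopes to $\dim F_a\cap F'_b$. So the sums are direct; in particular $\mathbb F_q^l=\bigoplus W_{st}$, $F_a=\bigoplus_{s\ge a}W_{st}$, $F'_b=\bigoplus_{t\ge b}W_{st}$. Hence $GL_l$-orbits of pairs of flags correspond to matrices $n_{st}=\dim W_{st}$ over $\mathbb N$ with row sums $\nu$ and column sums $\nu'$. The endomorphisms preserving both flags form the algebra $\bigoplus\operatorname{Hom}(W_{st},W_{s't'})$ over $s'\ge s$, $t'\ge t$. It is the sum of $\prod\operatorname{End}(W_{st})$ and the ideal of summands with $(s',t')\ne(s,t)$, which is nilpotent since these strictly increase $s+t$. The stabilizer of the pair is the unit group, and the admissible $\theta$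 are the nilpotent elements. So
$$G_{\nu\nu'}=\sum_{(n_{st})}\prod_{s,t}e_{n_{st}}(q)\in\mathcal O,\tag{16}$$
and as $e_0=1$, $e_1(0)=-1$, $e_m(0)=0$ for $m\ge2$,
$$G_{\nu\nu'}(0)=(-1)^l\,\#\{0/1\text{-matrices with row sums }\nu\text{ and column sums }\nu'\}.$$
Up to sign this matrix expresses the $e_\nu$ in the monomial basis $m_{\nu'}$ of symmetric functions, so it is invertible over $\mathbb Z$. Thus $G$ is invertible over $\mathcal O$.

For $l=2$, in the order $(2),(1,1)$ for both $\nu$ (rows) and $\lambda$ (columns), $\Phi=\begin{pmatrix}1&1\\1&q+1\end{pmatrix}$, with determinant $q$. But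
$$G=\begin{pmatrix}e_2&e_1^2\\e_1^2&2e_1^2\end{pmatrix},\qquad G(0)=\begin{pmatrix}0&1\\1&2\end{pmatrix},\qquad\det G(0)=-1.$$
One checks (16) directly: $a_{(2)}=q(q-1)$, $a_{(1,1)}=q(q-1)(q^2-1)$, and $\frac1{a_{(2)}}+\frac1{a_{(1,1)}}=\frac q{(q-1)(q^2-1)}=e_2$.

**Step 5: independence of $\lambda$.** Here we invert. Index by families over the $i$ with $l_i\ge1$, so that all matrices become tensor products: $\Phi=(\phi_\nu(\lambda))$, square, $A=\operatorname{diag}(1/a_\lambda)$, $G=\Phi A\Phi^T$. Then (15) says $f=\Phi A\Psi$. As $G$ is invertible over $\mathcal O$, $\Phi$ is invertible over $\mathbb Q(q)$, and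
$$\Psi=A^{-1}\Phi^{-1}f=\Phi^TG^{-1}f.\tag{17}$$
The right side contains no inverse of $\Phi$. Hence $\Psi_\lambda\in\mathcal O[[z]]$. By Step 3 all entries of $\Phi^T$ are $1$ at $q=0$, so $\Psi_\lambda(z;0)=\sum_\nu(G^{-1}f)_\nu(z;0)$ depends only on the numbers $l_i$.

**Step 6: evaluation at $t=0$.** We now choose the most convenient $X$: $X_i=\mathbb F_q^{l_i}$ with $t=0$. Let $Q_\infty$ be $Q'$ with an extra vertex $\infty$ and $l_i$ arrows $i\to\infty$; it is acyclic and loop-free. In (6) the terms with $|V_\infty|=1$ have $|\operatorname{Aut}V_\infty|=q-1$ and $|\operatorname{Hom}(V_i,V_\infty)|^{l_i}=|\operatorname{Hom}(V_i,X_i)|$, so $[z_\infty^1]D_{Q_\infty}=\frac1{q-1}\Psi_X$. Setting $q=0$ and using [Hau] and the Weyl–Kac denominator identity,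
$$\Psi_X(z;0)=-[z_\infty^1]\prod_\alpha(1-z^\alpha)^{\operatorname{mult}\alpha}=-[z_\infty^1]\sum_{v\in W_\infty}\varepsilon(v)z^{\rho-v\rho},$$
with $W_\infty$ the Weyl group of $Q_\infty$, simple roots $\alpha_i=\mathbf s_i$ ($i\in I$) and $\alpha_\infty$.

Let $v\in W_\infty$ be such that $\rho-v\rho$ has $\alpha_\infty$-coefficient $1$. In a reduced word write $v=w_1s_\infty w_2$ with $w_1\in W$ (first occurrence of $s_\infty$). The inversion root $w_1\alpha_\infty$ has $\alpha_\infty$-coefficient $1$, so all later inversion roots have coefficient $0$. If $w_2\ne1$ begins with $s_i$, then $i\ne\infty$ because the word is reduced, and the next inversion root $w_1s_\infty\alpha_i$ has coefficient $-(\alpha_i,\alpha_\infty)$, which must be $0$. So $s_i$ commutes with $s_\infty$ and can be moved to its left, keeping the word reduced. Iterating, $v=ws_\infty$ with $w\in W$. Conversely, for $w\in W$ the root $w\alpha_\infty$ has $\alpha_\infty$-coefficient $1$, so it is positive, $\ell(ws_\infty)=\ell(w)+1$, and $\rho-ws_\infty\rho=\rho-w\rho+w\alpha_\infty$ has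 $\alpha_\infty$-coefficient $1$. Distinct $w$ give distinct $v$, and $\varepsilon(ws_\infty)=-\varepsilon(w)$. Therefore $\Psi_X(z;0)=\sum_{w\in W}\varepsilon(w)z^{\rho-w\rho+(w\alpha_\infty-\alpha_\infty)}$, and $(\alpha_\infty,\alpha_i)=-l_i$. With Lemma 1 this is (12). $\square$

## Nonnegative exponents and the proof of Theorem A

Now we insert everything in (9), check that no negative power of $q$ remains, and set $q=0$.

**Step 1: expanding $g_{\mathbf m}$.** This step separates loop-free vertices from $\Sigma$. We have $S_{\mathbf s_i}=1$ for $i\in I$, and every other $\mathbf d$ with $S_{\mathbf d}\ne0$ lies in $\Sigma$ by Proposition 6(ii). By (1),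
$$\sum_{\mathbf m}g_{\mathbf m}(p)z^{\mathbf m}=\Big(\prod_{i\in I}\sum_{a\ge0}\frac{z_i^a}{(p)_a}\Big)\cdot\operatorname{Exp}\Big(\sum_{\beta\in\Sigma}\frac{S_\beta(p)z^\beta}{1-p}\Big).$$
As $S_\beta$ is monic of degree $1+e_\beta$, $S_\beta(p)/(1-p)=-p^{e_\beta}u_\beta(p)$ with $u_\beta$ regular at $q=p^{-1}=0$ and of value $1$ there. With independent variables $t_\beta$,
$$\exp\Big(-\sum_{\beta,j}\tfrac1jp^{je_\beta}u_\beta(p^j)t_\beta^j\Big)=\sum_cp^{\sum_\beta c_\beta e_\beta}\,\Gamma_c\,t^c,\tag{18}$$
over finitely supported $c=(c_\beta)\in\mathbb N^\Sigma$. Substituting $t_\beta=p^{-e_\beta}\tau_\beta$ shows that $\Gamma_c\in\mathcal O$ as functions of $q=p^{-1}$, and that $\sum_c\Gamma_c(0)\tau^c=\exp(-\sum_{\beta,j}\frac1j\tau_\beta^j)=\prod_\beta(1-\tau_\beta)$. The second factor above is (18) at $t_\beta=z^\beta$.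

**Step 2: inserting in (9).** With $p=q^{-1}$, the vector $\mathbf m_k$ at level $k$ splits into a part in $\mathbb N^I$ with multiplicities $R_k^i-R_{k+1}^i$ and a part $\sum_\beta c^{(k)}_\beta\beta$. Put $B_k=\sum_{l\ge k}\sum_\beta c_\beta^{(l)}\beta$. Then $\lambda_k=R_k+B_k$ and $\langle\lambda_k,\lambda_k\rangle=\langle R_k,R_k\rangle+(R_k,B_k)+\langle B_k,B_k\rangle$. Write $c=(c^{(k)})_k$. Summing over $R$ first gives
$$D_Q=\sum_cz^{\deg c}\,q^{E_c}\prod_k\Gamma_{c^{(k)}}\;\Psi_{\mathbf n(c)}(z;q),\qquad\deg c=\sum_kB_k,\quad n(c)^i_k=-(\mathbf s_i,B_k),\tag{19}$$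
with $E_c=-\sum_k\langle B_k,B_k\rangle-\sum_k\sum_\beta c^{(k)}_\beta e_\beta$. Since $(\mathbf s_i,\beta)\le0$ for $\beta\in\Sigma\subset P$, each $n(c)^i$ is a partition, and $|n(c)^i|=-(\mathbf s_i,\deg c)$.

**Step 3: $E_c\ge0$.** This step shows that the poles are gone. View $c$ as a finite multiset of pieces $(\beta_t,k_t)$, where $c_\beta^{(k)}$ is the multiplicity of $(\beta,k)$. Then $B_k=\sum_{t:k_t\ge k}\beta_t$, so $\deg c=\sum_tk_t\beta_t$ and $\sum_k\langle B_k,B_k\rangle=\sum_{t,u}\min(k_t,k_u)\langle\beta_t,\beta_u\rangle$. Hence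
$$E_c=\sum_t(k_t-1)e_{\beta_t}+\sum_{t<u}\min(k_t,k_u)\cdot\big(-(\beta_t,\beta_u)\big)\ge0,\tag{20}$$
because $e_\beta\ge0$ and $(\beta,\beta')\le0$ on $\Sigma\subset P$, also for $\beta=\beta'$.

**Step 4: $q=0$.** In each degree the sum (19) is finite, and all factors are regular at $0$ by Lemma 8. The terms that survive have $E_c=0$ and $\prod_k\Gamma_{c^{(k)}}(0)\ne0$. By Step 1 the latter means that every $c_\beta^{(k)}\le1$, i.e. the pieces are distinct, and then the product is $(-1)^{|c|}$ with $|c|$ the number of pieces. By (20) the former means that $k_t=1$ unless $e_{\beta_t}=0$, and $(\beta_t,\beta_u)=0$ for $t\ne u$. By (10), $c\mapsto s=\{k_t\beta_t\}$ is a bijection from these $c$ to the finite pairwise orthogonal subsets $s\subset P$, with $\deg c=\mu_s$ and $|c|=|s|$. Since $|n(c)^i|=-(\mathbf s_i,\mu_s)$, Lemma 8 applies with $\mu=\mu_s$: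
$$D_Q(z;0)=\sum_s(-1)^{|s|}z^{\mu_s}\sum_{w\in W}\varepsilon(w)z^{\rho-w\rho+w\mu_s-\mu_s}=\sum_{w\in W}\varepsilon(w)\sum_s(-1)^{|s|}z^{\rho-w\rho+w\mu_s}.$$
This is (4), and Theorem A is proved. $\square$

The next three sections contain complements that Theorem A does not need.

## Nilpotency along a set of arrows

**Theorem B.** Let $H\subset Q_1$ be any set of arrows. Let $A^H_{\mathbf d}(q)$ be the number of absolutely indecomposable representations of $Q$ over $\mathbb F_q$ of dimension $\mathbf d$ whose restriction to $Q_H=(Q_0,H)$ is nilpotent. Then $A^H_{\mathbf d}\in\mathbb Q[q]$, and $A^H_{\mathbf d}(0)=\dim\mathfrak g_{Q,H}[\mathbf d]$. Here $\mathfrak g_{Q,H}$ is defined like $\mathfrak g_Q^{nil}$ (same form, same relations), but with generators $e_{\mathbf s_i}$ ($i\in I$) and $e_{\mathbf d}$ only for those $\mathbf d\in P$ such that all arrows of $\operatorname{supp}\mathbf d$ lie in $H$.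

For $H=Q_1$ this is Theorem A. For one vertex with one loop and $H=\emptyset$, $A^H_1=q$ and there are no generators, in accordance with $A_1^H(0)=0$.

*Proof.* We go through the proof of Theorem A and record what changes. Let $\langle\ ,\ \rangle_H$ be the Euler form of $Q_H$, $(\ ,\ )_H$ its symmetrization, and $r(\beta)=\langle\beta,\beta\rangle_H-\langle\beta,\beta\rangle=\sum_{a:i\to j,\,a\notin H}\beta_i\beta_j\ge0$. On nonnegative vectors $(\ ,\ )\le(\ ,\ )_H$.

**Step 1: the formula for $D^H$ and polynomiality.** Put $D^H=\exp\sum_{\mathbf d,j}\frac{A^H_{\mathbf d}(q^j)z^{j\mathbf d}}{j(q^j-1)}$ for prime powers $q$, with $A^H_{\mathbf d}(q^j)$ the count over $\mathbb F_{q^j}$. Nilpotency on $H$ is compatible with base change, conjugation, restriction of scalars and summands, so Lemma 3 and Proposition 4 hold for this class. In Proposition 5, $x_a$ for $a\notin H$ is an arbitrary element of $\operatorname{Hom}(V_i,V_j)$, while for $a\in H$ the count is as before. So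
$$D^H=\sum_\lambda\prod_kz^{\lambda_k}q^{-\langle\lambda_k,\lambda_k\rangle}q^{\langle\mathbf m_k,\mathbf m_k\rangle_H}h^{Q_H}_{\mathbf m_k}(q)=\sum_\lambda\prod_kz^{\lambda_k}q^{-\langle\lambda_k,\lambda_k\rangle}g^{Q_H}_{\mathbf m_k}(q^{-1}),$$
by Proposition 6 for $Q_H$. The coefficients are rational functions, so by induction on $\mathbf d$ (take logarithms, as in Step 4 of Proposition 6) $A^H_{\mathbf d}$ is a rational function with integer values at prime powers, hence in $\mathbb Q[q]$. Consequently $D^H$ has coefficients in $\mathcal O$ and $D^H(z;0)=\prod(1-z^{\mathbf d})^{A^H_{\mathbf d}(0)}$.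

**Step 2: the pieces.** We expand $g^{Q_H}$. The vertices $i\in I$ (no loops in $Q$) again form the part $R$. The pieces are now $\beta\in\Sigma(Q_H)$, and also $\beta=\mathbf s_j$ for the vertices $j$ without loops in $H$ but with $\ell_j\ge1$ loops in $Q$. For the latter $S_\beta/(1-p)=1/(1-p)=-p^{-1}u_\beta$ with $u_\beta=p/(p-1)$ of value $1$ at $q=0$. With $e_\beta:=-\langle\beta,\beta\rangle_H$ in all cases (so $e_{\mathbf s_j}=-1$), the expansion (18) is unchanged. For $i\in I$ and pieces $\beta,\beta'$, equal or not, $(\mathbf s_i,\beta)\le0$ and $(\beta,\beta')\le0$. If one of the two vectors lies in $\Sigma(Q_H)\subset P(Q_H)$, this follows from $(\ ,\ )\le(\ ,\ )_H\le0$; two distinct $\mathbf s$'s have product $\le0$; and $(\mathbf s_j,\mathbf s_j)=2-2\ell_j\le0$. So (19) holds, with partitions $n(c)^i$.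

**Step 3: the exponent.** The computation of (20) gives
$$E_c=\sum_t\big(-k_t\langle\beta_t,\beta_t\rangle+\langle\beta_t,\beta_t\rangle_H\big)-\sum_{t<u}\min(k_t,k_u)(\beta_t,\beta_u).$$
For $\beta_t\in\Sigma(Q_H)$ the bracket is $(k_t-1)e_{\beta_t}+k_tr(\beta_t)\ge0$. For $\beta_t=\mathbf s_j$ it is $k_t(\ell_j-1)+1\ge1$. So $E_c\ge0$, and in the surviving terms the pieces are distinct and pairwise orthogonal, lie in $\Sigma(Q_H)$, have $r(\beta_t)=0$ (all arrows of $\operatorname{supp}\beta_t$ lie in $H$), and $k_t=1$ unless $e_{\beta_t}=0$.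

**Step 4: identification.** By (10) for $Q_H$ such $(\beta,k)$ correspond to the $\mathbf d=k\beta\in P(Q_H)$ with $r(\mathbf d)=0$. When $r(\mathbf d)=0$, the supports of $\mathbf d$ in $Q$ and $Q_H$ coincide, the inequalities at vertices of the support agree, and those at other vertices are automatic. So these $\mathbf d$ form exactly the set $P'$ of $\mathbf d\in P$ all of whose support arrows lie in $H$. Lemma 8 for $Q$ gives the right side of (3) for this $P'$, and Proposition 2 identifies the exponents. $\square$

## The generators are forced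

**Theorem C.** Suppose a Borcherds algebra positive part, with Cartan matrix $(\deg,\deg)$, has generators $e_{\mathbf s_i}$ ($i\in I$) and $m_{\mathbf d}\ge0$ further generators in each degree $\mathbf d$, and has degree-$\mathbf d$ component of dimension $A_{\mathbf d}^{nil}(0)$ for all $\mathbf d$. Then $m_{\mathbf d}=1$ for $\mathbf d\in P$ and $m_{\mathbf d}=0$ otherwise.

*Proof.* The point is that the dimensions determine the $m_{\mathbf d}$ recursively. A relation of degree $\mathbf d$ involves only brackets of generators of degrees $<\mathbf d$. So the degree-$\mathbf d$ component is the direct sum of the span of the generators of degree $\mathbf d$ and the degree-$\mathbf d$ component of the algebra presented on the generators of degree $<\mathbf d$. Its dimension is $m_{\mathbf d}$ (plus $1$ if $\mathbf d=\mathbf s_i$, $i\in I$) plus a quantity depending only on the $m_{\mathbf d'}$ with $\mathbf d'<\mathbf d$, since the relations are determined by the degrees. By Theorem A the algebra $\mathfrak g_Q^{nil}$ has the same dimensions, so induction on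 $\mathbf d$ shows that the numbers of generators agree. $\square$

## Weyl symmetry for all $q$

**Theorem D.** For $i\in I$ and $\mathbf d\in\mathbb N^n\setminus\{0,\mathbf s_i\}$: $A^{nil}_{s_i\mathbf d}(q)=A^{nil}_{\mathbf d}(q)$, with the convention $A^{nil}_{\mathbf d}=0$ if $\mathbf d\notin\mathbb N^n$.

In the oriented 2-cycle, $s_1(k\delta)=k\delta$ and $s_1(k\delta+\mathbf s_2)=(k+1)\delta+\mathbf s_1$, in agreement with the polynomials $2$, $1$, $1$ found above.

*Proof.*

**Step 1: summing over one vertex.** We isolate the contribution of $i$ to (19). Write out $\Psi_{\mathbf n(c)}$ by (11) and fix everything except the sequence $(R_k^i)_k$. Let $b_k\in\mathbb N^n$ be the remaining part of $\lambda_k$, so $\lambda_k=b_k+R^i_k\mathbf s_i$, and put $n_k=-(\mathbf s_i,b_k)$. The differences $b_k-b_{k+1}$ are sums of elements of $\Sigma$ and of $\mathbf s_j$, $j\in I\setminus\{i\}$, all of which pair with $\mathbf s_i$ to something $\le0$; so $(n_k)$ is a partition. Let $X$ be a $t$-module with $n_k$ blocks of size $\ge k$. By the case $l=2$ of Step 1 of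 Lemma 8, the inner sum is
$$\sum_{(R_k^i)}\prod_kz_i^{R_k^i}\frac{q^{-(R_k^i)^2+n_kR_k^i}}{(q^{-1})_{R_k^i-R_{k+1}^i}}=\sum_V\frac{|\operatorname{Hom}(V,X)|}{|\operatorname{Aut}V|}z_i^{|V|}=\operatorname{Exp}\Big(\frac{z_i}{q-1}\Big)\sum_u\mathrm{Sub}_u(X)z_i^u.$$

**Step 2: duality.** This produces the symmetry. Since $X$ is isomorphic to its dual, $\mathrm{Sub}_u=\mathrm{Sub}_{|n|-u}$. With $b=\sum_kb_k$ we have $|n|=-(\mathbf s_i,b)$, so $s_i(b+u\mathbf s_i)=b+(|n|-u)\mathbf s_i$. Thus each polynomial $z^b\sum_u\mathrm{Sub}_uz_i^u$ is invariant under $z^{\mathbf d}\mapsto z^{s_i\mathbf d}$. As $A^{nil}_{\mathbf s_i}=1$, the series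
$$D':=\operatorname{Exp}\Big(\sum_{\mathbf d\ne\mathbf s_i}\frac{A^{nil}_{\mathbf d}(q)z^{\mathbf d}}{q-1}\Big)=D_Q\Big/\operatorname{Exp}\Big(\frac{z_i}{q-1}\Big)$$
is a sum of such invariant polynomials with coefficients in $\mathbb Q(q)$.

**Step 3: a ring on which $s_i$ acts.** We make sense of this sum. Every $\beta\in\Sigma$ satisfies $\beta_i\le\sum_{a:j\to i}\beta_j$ with all $j\ne i$, as $i$ has no loops. So $\beta$ is nonzero outside $i$, and its coordinate at $i$ is bounded by the others. A piece $(\beta,k)$ contributes at least $k$ to $\sum_{j\ne i}b_j$, so for fixed coordinates of $b$ at all $j\ne i$ only finitely many configurations (pieces and $R^j_k$, $j\ne i$) occur. Hence $D'$ lies in $\mathbb Q(q)[z_i^{\pm1}][[z_j:j\ne i]]$. On this ring $s_i$ acts continuously, because $s_i\mathbf d$ and $\mathbf d$ have the same coordinates outside $i$. So $D'$ is $s_i$-invariant.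

**Step 4: taking logarithms.** We pass from $D'$ to its exponents. As $A_{m\mathbf s_i}^{nil}=0$ for $m\ge2$, $D'\equiv1$ modulo the ideal $(z_j:j\ne i)$. So the inverse of $\operatorname{Exp}$ may be applied to $D'$ in this ring. It commutes with $s_i$, since $s_i$ commutes with the substitutions $q\mapsto q^j$, $z\mapsto z^j$. Therefore $\sum_{\mathbf d\ne\mathbf s_i}A^{nil}_{\mathbf d}z^{\mathbf d}$ is $s_i$-invariant. For $\mathbf d\in\mathbb N^n\setminus\{0,\mathbf s_i\}$ also $s_i\mathbf d\ne\mathbf s_i$ (otherwise $\mathbf d=-\mathbf s_i$), so comparing coefficients gives $A^{nil}_{s_i\mathbf d}=A_{\mathbf d}^{nil}$, where the coefficient is $0$ if $s_i\mathbf d\notin\mathbb N^n$. $\square$
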